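# Nonpositive curvature of superminimal surfaces in even spheres

## 1. In $\mathbb S^4$ the curvature is positive somewhere

A minimal surface in a round sphere has Gaussian curvature at most $1$. Can a closed one be nonpositively curved if it belongs to the special class that comes from holomorphic curves in twistor space? We first fix this class and settle the matter in $\mathbb S^4$, where a maximum principle is enough.

**Twistor space and superminimal surfaces.** Let $\mathbb S^{2n}\subset\mathbb R^{2n+1}$ be the round unit sphere. Its twistor space $Z_n=SO(2n+1)/U(n)$ is the bundle over $\mathbb S^{2n}$ whose fibre at $x$ consists of the orthogonal complex structures $J$ on $T_x\mathbb S^{2n}$ compatible with the orientation. It is a complex manifold. It carries a holomorphic horizontal distribution: the projection $\pi$ maps the horizontal space at $J$ isomorphically onto $T_x\mathbb S^{2n}$, and the complex structure on it is the lift of $J$ (or of $-J$, depending on convention). A curve in $Z_n$ over a map $\varphi$ is the same as a field $J$ of complex structures on $\varphi^*T\mathbb S^{2n}$, and it is horizontal exactly when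 $\nabla J=0$.

A *superminimal surface* $\varphi:\Sigma\to\mathbb S^{2n}$ is a conformal, possibly branched, minimal immersion of the form $\varphi=\pi\circ\psi$ with $\psi:\Sigma\to Z_n$ holomorphic and horizontal (the *twistor lift*). We use the same words on noncompact Riemann surfaces. The branch points, where $d\varphi=0$, form a discrete set $\mathcal B_\varphi$, finite if $\Sigma$ is closed. The curvature of $\varphi^*g_{\mathbb S^{2n}}$ on $\Sigma\smallsetminus\mathcal B_\varphi$ is $K_\varphi$. The map is *linearly full* if its image lies in no proper totally geodesic subsphere. On a closed $\Sigma$ the *degree* is $d=\operatorname{Area}(\varphi)/4\pi$, which is a nonnegative integer. Constant maps are allowed where we say so; they have degree $0$.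

The words make sense for $n=1$ and are familiar there. An oriented plane has exactly one compatible complex structure, so $Z_1=\mathbb S^2$. Every direction is horizontal, a superminimal surface is a holomorphic map to $\mathbb P^1$, and its area is $4\pi$ times its usual degree.

**Notation.** $(\cdot,\cdot)$ is the complex bilinear extension of the inner product of $\mathbb R^{2n+1}$, so the Hermitian product of $v$ and $w$ is $(v,\bar w)$. We write $\partial=\partial_z$, $\bar\partial=\partial_{\bar z}$. Recall that a conformal immersion of a surface is minimal if and only if it is harmonic, and that a map to the sphere is harmonic if and only if $\Delta\varphi=-|\nabla\varphi|^2\varphi$.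

**Lemma 1 (isotropy).** Let $\varphi:U\to\mathbb S^{2n}$ be superminimal or constant. Then $\varphi$ is smooth and harmonic, and in every local holomorphic coordinate
$$(\partial^j\varphi,\varphi)=0\qquad\text{for all } j\ge1. \tag{1}$$
Moreover, any smooth $\varphi:U\to\mathbb S^{2n}$ with (1) satisfies
$$(\partial^j\varphi,\partial^k\varphi)=0\qquad\text{whenever } j+k\ge1. \tag{2}$$

*Proof.* For constant maps everything in the first part is clear, so let $\varphi=\pi\circ\psi$ be nonconstant. It is smooth. Off the discrete set $\mathcal B_\varphi$ it is a conformal minimal immersion, hence harmonic, and by continuity it is harmonic everywhere.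

Regard $\psi$ as a parallel $J$ on $\varphi^*T\mathbb S^{2n}$. Since $\psi$ is holomorphic and horizontal, $d\varphi\circ i=\pm J\circ d\varphi$, that is, $\varphi_y=\pm J\varphi_x$. Hence $\partial\varphi=\frac12(\varphi_x-i\varphi_y)=\frac12(\varphi_x\mp iJ\varphi_x)$ is a section of $T'$, where $T'$ is $T^{1,0}_J$ or $T^{0,1}_J$. The bundle $T'\subset\varphi^\perp\otimes\mathbb C$ is parallel because $\nabla J=0$. It is isotropic: for $v,w\in T'$, $(v,w)=(Jv,Jw)=(\pm i)^2(v,w)=-(v,w)$. If $V$ is a section of $T'$, then $(\partial V,\varphi)=-(V,\partial\varphi)=0$, so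
$$\partial V=\nabla_zV+(\partial V,\varphi)\varphi=\nabla_zV,$$
which is again a section of $T'$. By induction $\partial^j\varphi$ is a section of $T'\subset\varphi^\perp\otimes\mathbb C$ for all $j\ge1$. This is (1).

For (2) we induct on $k$. The case $k=0$ is (1). For $j\ge1$,
$$(\partial^j\varphi,\partial^{k+1}\varphi)=\partial(\partial^j\varphi,\partial^k\varphi)-(\partial^{j+1}\varphi,\partial^k\varphi)=0,$$
and the case $j=0$ is (1) by symmetry. $\square$

Condition (1) does not depend on the coordinate: for another coordinate $w$, $\partial_w^j$ is a combination of $\partial_z,\dots,\partial_z^j$.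

**Formulas for an isotropic harmonic map.** By (2), $(\partial\varphi,\partial\varphi)=0$, so $\varphi$ is weakly conformal. Write $\varphi^*g=\lambda|dz|^2$. Then $|\nabla\varphi|^2=2\lambda$ and
$$(\partial\varphi,\bar\partial\varphi)=\tfrac\lambda2,\qquad \partial\bar\partial\varphi=-\tfrac\lambda2\varphi,\qquad K=-\tfrac1{2\lambda}\Delta\log\lambda=-\tfrac2\lambda\,\partial\bar\partial\log\lambda\quad(\lambda>0). \tag{3}$$

**Example (Veronese).** Let $\mathbb R^5$ be the trace-free symmetric $3\times3$ matrices with inner product $\operatorname{tr}(AB)$, and for $x\in\mathbb S^2$ put $\varphi(x)=\sqrt{3/2}\,(xx^T-\tfrac13I)$. Then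
$$(\varphi(x),\varphi(y))=P(x\cdot y),\qquad P(\tau)=\tfrac12(3\tau^2-1),$$
so $|\varphi|=1$. The entries are spherical harmonics of degree $2$, all with the same Laplace eigenvalue, so $\varphi$ is harmonic. The conformal coordinate $x(z)$ on $\mathbb S^2$ satisfies $(\partial^jx,x)=0$ for $j\ge1$: we have $(\partial x,\partial x)=0$, so $(\partial^2x,x)=-(\partial x,\partial x)=0$ and $(\partial^2x,\partial x)=0$. Hence $\partial^2x$ is a multiple of $\partial x$, and so is every $\partial^jx$. Applying $\partial^j$ to $P(x\cdot y)$ in $x$ and then setting $y=x$, each term contains a factor $(\partial^ix,x)$ with $i\ge1$. So (1) holds. Applying $\partial$ in $x$ and $\bar\partial$ in $y$ gives $\lambda=P'(1)\lambda_{\mathbb S^2}=3\lambda_{\mathbb S^2}$. Thus $K=\frac13$ and the area is $12\pi=4\pi\cdot3$. The image spans $\mathbb R^5$, while a great $\mathbb S^2\subset\mathbb S^4$ is an example that is not full.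

Let $\mathcal N_{n,g}\subset\mathcal M_g$ be the set of closed Riemann surfaces $\Sigma$ of genus $g$ admitting a nonconstant superminimal $\varphi:\Sigma\to\mathbb S^{2n}$ (full or not, any degree) with $K_\varphi\le0$ on $\Sigma\smallsetminus\mathcal B_\varphi$.

**Theorem 2.** $\mathcal N_{2,g}=\emptyset$ for all $g$.

*Proof.* Let $\varphi$ be nonconstant superminimal on a closed $\Sigma$ with $K\le0$ off $\mathcal B_\varphi$. We work off $\mathcal B_\varphi$, where $\lambda>0$.

**Step 1: express $K$ by the second fundamental form.** This step is valid for every $n$. Put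
$$H=\partial^2\varphi-(\partial\log\lambda)\,\partial\varphi,\qquad s=(H,\bar H)\ge0.$$
By (2), $(H,\varphi)=(H,\partial\varphi)=(H,H)=0$. Also $(\partial^2\varphi,\bar\partial\varphi)=\partial(\partial\varphi,\bar\partial\varphi)-(\partial\varphi,\partial\bar\partial\varphi)=\frac12\partial\lambda$, so $(H,\bar\partial\varphi)=\frac12\partial\lambda-(\partial\log\lambda)\frac\lambda2=0$. Compute $\bar\partial\partial^2\varphi$ in two ways, from $\partial\bar\partial\varphi=-\frac\lambda2\varphi$ and from $\partial^2\varphi=H+(\partial\log\lambda)\partial\varphi$:
$$-\tfrac{\partial\lambda}2\varphi-\tfrac\lambda2\partial\varphi=\bar\partial H+(\partial\bar\partial\log\lambda)\,\partial\varphi-\tfrac{\partial\lambda}2\varphi .$$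
So $\bar\partial H=-(\frac\lambda2+\partial\bar\partial\log\lambda)\,\partial\varphi$. Pair this with $\bar\partial\varphi$. Since $\bar\partial^2\varphi=\bar H+(\bar\partial\log\lambda)\bar\partial\varphi$, the left side gives $(\bar\partial H,\bar\partial\varphi)=-(H,\bar\partial^2\varphi)=-s$, and the right side gives $-(\frac\lambda2+\partial\bar\partial\log\lambda)\frac\lambda2$. Hence
$$\bar\partial H=-\tfrac{2s}\lambda\,\partial\varphi,\qquad \partial\bar\partial\log\lambda=\tfrac{2s}\lambda-\tfrac\lambda2,\qquad K=1-\tfrac{4s}{\lambda^2}. \tag{4}$$

**Step 2: close the system, using $n=2$.** The purpose is an equation for $\log s$. Since $K\le0$, $s\ge\lambda^2/4>0$. By Step 1 the vectors $\varphi,\partial\varphi,\bar\partial\varphi,H,\bar H$ are nonzero and pairwise Hermitian-orthogonal, so they are a basis of $\mathbb C^5$. Furthermore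
$$(\partial H,\varphi)=-(H,\partial\varphi)=0,\quad(\partial H,\bar\partial\varphi)=\tfrac\lambda2(H,\varphi)=0,\quad(\partial H,\partial\varphi)=-(H,\partial^2\varphi)=0,\quad(\partial H,H)=\tfrac12\partial(H,H)=0.$$
Expand $\partial H$ in the basis. Pairing with $\varphi,\bar\partial\varphi,\partial\varphi,H$ kills the coefficients of $\varphi,\partial\varphi,\bar\partial\varphi,\bar H$ respectively. So $\partial H=aH$. By (4), $\partial\bar H=\overline{\bar\partial H}=-\frac{2s}\lambda\bar\partial\varphi$, hence $\partial s=(\partial H,\bar H)+(H,\partial\bar H)=as$, that is, $a=\partial\log s$. Now compare $H$-components in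
$$\bar\partial(aH)=(\bar\partial a)H-\tfrac{2sa}\lambda\partial\varphi,\qquad \partial\big(-\tfrac{2s}\lambda\partial\varphi\big)=-\tfrac{2s}\lambda H+(\cdots)\,\partial\varphi .$$
Both are $\partial\bar\partial H$, so
$$\partial\bar\partial\log s=-\tfrac{2s}\lambda. \tag{5}$$

**Step 3: maximum principle.** The function $u=\log(1-K)=\log(4s/\lambda^2)$ is globally defined on $\Sigma\smallsetminus\mathcal B_\varphi$, and $u\ge0$. By (4), (5) and $s\ge\lambda^2/4$,
$$\partial\bar\partial u=-\tfrac{2s}\lambda-\tfrac{4s}\lambda+\lambda=\lambda-\tfrac{6s}\lambda\le\lambda-\tfrac32\lambda=-\tfrac\lambda2<0. \tag{6}$$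
So $-u\le0$ is subharmonic off a finite set and bounded above. Hence it extends to a subharmonic function on the closed surface $\Sigma$, which must be constant. This contradicts (6). $\square$

As a check of signs, for the Veronese map $4s/\lambda^2=1-K=\frac23$ is constant, and $\lambda-6s/\lambda=\lambda(1-6\cdot\frac16)=0$, as it should be.

## 2. The third-order term for $n\ge3$, and the conjecture

What changes in $\mathbb S^{2n}$? Step 1 survives unchanged, but in Step 2 the five vectors no longer span. At points with $s>0$ put $H_3=\partial H-(\partial\log s)H$ and $s_3=(H_3,\bar H_3)\ge0$. By (4), $(H,\partial\bar H)=0$, so $(\partial H,\bar H)=\partial s$ and $(H_3,\bar H)=0$. Since $\partial\bar\partial H=-\frac{2s}\lambda H+(\cdots)\partial\varphi$ and $\bar\partial H$ is a multiple of $\partial\varphi$,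
$$\bar\partial H_3=-\Big(\tfrac{2s}\lambda+\partial\bar\partial\log s\Big)H+(\cdots)\,\partial\varphi .$$
Pair with $\bar H$. As $(\partial\varphi,\bar H)=0$, the right side gives $-\frac{2s^2}\lambda-s\,\partial\bar\partial\log s$. The left side is $-(H_3,\overline{\partial H})=-(H_3,\bar H_3)=-s_3$. Therefore
$$\partial\bar\partial\log s=\tfrac{s_3}s-\tfrac{2s}\lambda,\qquad \partial\bar\partial u=\lambda-\tfrac{6s}\lambda+\tfrac{s_3}s. \tag{7}$$
For $n=2$, $s_3=0$. For $n\ge3$ there is a new nonnegative term, and $K=1-4s/\lambda^2\le0$ puts no bound on $s_3$. The sign of $\partial\bar\partial u$ is lost, and the argument stops here.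

The following question remains. Let $\operatorname{SM}^f_d(\Sigma,\mathbb S^{2n})$ be the space of linearly full superminimal surfaces of degree $d$, with the complex-analytic structure induced by the twistor correspondence. The paper of Riccardo Caniato, "High-Dimensional Families of Minimal Surfaces of Arbitrary Genus in Round Spheres", arXiv:2609.09016 (2026), is the source of the problem. The known result is that for every $n\ge2$, $g\ge0$ and every closed $\Sigma$ of genus $g$ there are an unbounded increasing sequence of degrees $(d_\ell)_{\ell\ge1}$, possibly depending on $\Sigma$, and for each $\ell$ a nonempty smooth family (a complex submanifold) $X_{\Sigma,d_\ell}\subset\operatorname{SM}^f_{d_\ell}(\Sigma,\mathbb S^{2n})$ of complex dimension $2d_\ell+n^2(1-g)$.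

**Conjecture.** Let $n\ge3$. There is $g_0=g_0(n)$ such that, for every $g\ge g_0$ and every closed Riemann surface $\Sigma$ of genus $g$, there exist an unbounded increasing sequence $(d_\ell)_\ell$, for each $\ell$ a nonempty smooth family $X_{\Sigma,d_\ell}\subset\operatorname{SM}^f_{d_\ell}(\Sigma,\mathbb S^{2n})$ of complex dimension $2d_\ell+n^2(1-g)$, and an index $\ell$ and a map $\varphi\in X_{\Sigma,d_\ell}$ with $K_\varphi<0$ on $\Sigma\smallsetminus\mathcal B_\varphi$.

**Theorem 3.** Let $n\ge2$, $g\ge2$. There is a closed Riemann surface $\Sigma$ of genus $g$ with $\Sigma\notin\mathcal N_{n,g}$.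

This disproves the conjecture for every $n\ge3$. Given any candidate $g_0$, take $g\ge\max(g_0,2)$ and the $\Sigma$ of Theorem 3. A linearly full map is nonconstant, since a point lies in a proper totally geodesic subsphere. So $\Sigma$ carries no linearly full superminimal $\varphi$ of any degree with $K_\varphi<0$ off $\mathcal B_\varphi$.

We also prove two complements.

**Theorem 4 (Schwarz lemma and degree bound).** There is a constant $C_n$ such that every superminimal $\varphi:\mathbb D\to\mathbb S^{2n}$ with $K_\varphi\le0$ where immersed satisfies $\varphi^*g\le C_n\frac{4|dz|^2}{(1-|z|^2)^2}$. Hence a superminimal surface with $K_\varphi\le0$ on a closed surface of genus $g\ge2$ has $d\le C_n(g-1)$, and there are no nonconstant ones with $g\le1$.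

**Theorem 5 (location of $\mathcal N_{n,g}$, $g\ge2$).** If $\Sigma_k\in\mathcal N_{n,g}$ converge in the Deligne–Mumford space $\overline{\mathcal M}_g$ to a stable curve $\Sigma_0$, then the normalization of some component of $\Sigma_0$ has genus $\ge2$ and carries a nonconstant superminimal map to $\mathbb S^{2n}$ with $K\le0$ off its branch points. Hence $\mathcal N_{n,g}$ is closed in $\mathcal M_g$, and its closure in $\overline{\mathcal M}_g$ misses every stable curve all of whose components have geometric genus $\le1$. So $\mathcal M_g\smallsetminus\mathcal N_{n,g}$ is open and nonempty.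

Whether $\mathcal N_{n,g}\ne\emptyset$ for some $n\ge3$ is not decided here and is not needed.

## 3. Flat metrics, and genus zero and one by hand

Formula (7) contains a hint. If $\lambda\equiv1$, then (4) forces $s=\frac14$, and (7) forces $s_3=2s^2/\lambda=\frac18$. The derivatives never run out, but in $\mathbb C^{2n+1}$ they must. So the flat case is impossible for every $n$, and the plan is to reduce to it.

**Definition.** For a Riemann surface $U$, let $\mathcal S(U)$ be the set of smooth harmonic maps $\varphi:U\to\mathbb S^{2n}$ that satisfy (1) and for which the Gauss curvature of $\varphi^*g$ is $\le0$ wherever $d\varphi\ne0$. Constant maps are allowed.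

By Lemma 1, superminimal maps with $K_\varphi\le0$ off $\mathcal B_\varphi$ lie in $\mathcal S$. (The Veronese map satisfies (1) but is not in $\mathcal S$, as $K=\frac13$.) The class is preserved by precomposition with locally biholomorphic maps. It is also preserved by $C^\infty_{loc}$ limits: harmonicity and (1) pass to the limit, and at a point where the limit has $\lambda>0$ the curvatures converge. This closedness is the reason for using $\mathcal S$. Formulas (3) hold for all of $\mathcal S$.

**Lemma 6.** No $\varphi\in\mathcal S(U)$, with $U\subset\mathbb C$ a nonempty domain, has $\lambda\equiv1$.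

*Proof.* Suppose $\lambda\equiv1$, so $\partial\bar\partial\varphi=-\frac12\varphi$. Put $h_{k,l}=(\partial^k\varphi,\bar\partial^l\varphi)$. We claim $h_{k,l}=2^{-l}\delta_{kl}$ for all $k,l\ge0$, by induction on $l$. For $l=0$ this is (1) together with $|\varphi|=1$. Let $l\ge1$ and suppose it holds for $l-1$. Since $\partial\bar\partial^l\varphi=\bar\partial^{l-1}(\partial\bar\partial\varphi)=-\frac12\bar\partial^{l-1}\varphi$,
$$h_{k+1,l}=\partial h_{k,l}+\tfrac12h_{k,l-1}.$$
We induct on $k$. First, $h_{0,l}=\overline{(\partial^l\varphi,\varphi)}=0$. If $h_{k,l}=2^{-l}\delta_{kl}$, it is constant, so $h_{k+1,l}=\frac12h_{k,l-1}=2^{-l}\delta_{k,l-1}=2^{-l}\delta_{k+1,l}$. This proves the claim. So $\varphi,\partial\varphi,\dots,\partial^{2n+1}\varphi$ are, at each point, $2n+2$ nonzero pairwise Hermitian-orthogonal vectors in $\mathbb C^{2n+1}$, which is impossible. $\square$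

**Lemma 7 (no interior maximum).** Let $U\subset\mathbb C$ be a domain and $\varphi\in\mathcal S(U)$. If $\lambda$ attains $M=\sup_U\lambda$ at a point of $U$, then $\varphi$ is constant.

*Proof.* If $M=0$, then $d\varphi\equiv0$. Let $M>0$. The set $\{\lambda=M\}$ is closed and nonempty. Near any of its points $\lambda>0$, so $\log\lambda$ is smooth there with $\Delta\log\lambda=-2K\lambda\ge0$, and it has an interior maximum. By the strong maximum principle it is locally constant. So $\{\lambda=M\}$ is open, and $\lambda\equiv M$. Then $z\mapsto\varphi(z/\sqrt M)$ has conformal factor identically $1$, contradicting Lemma 6. $\square$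

**Proposition 8.** Every $\varphi\in\mathcal S(S)$ is constant if $S=\mathbb P^1$ or $S$ is a torus.

*Proof.* For a torus $\mathbb C/\Gamma$, lift to $\mathbb C$. Then $\lambda$ is $\Gamma$-periodic, so it attains its supremum, and Lemma 7 applies. For $\mathbb P^1$, restrict to $\mathbb C$. With $w=1/z$ and $\lambda_w$ the conformal factor in $w$, $\lambda(z)=\lambda_w(1/z)|z|^{-4}\to0$ as $z\to\infty$. So $\lambda$ attains its supremum on $\mathbb C$. Lemma 7 shows that $\varphi$ is constant on $\mathbb C$, hence on $\mathbb P^1$. $\square$

## 4. A Schwarz lemma by rescaling at a maximum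

For genus $g\ge2$ the universal cover is $\mathbb D$, and $\lambda$ is not invariant under deck transformations. The invariant quantity is
$$Q_\varphi(z)=\tfrac14\lambda(z)(1-|z|^2)^2,\qquad Q_{\varphi\circ\alpha}=Q_\varphi\circ\alpha\quad(\alpha\in\operatorname{Aut}\mathbb D), \tag{8}$$
because $(1-|z|^2)|\alpha'|=1-|\alpha|^2$ and the conformal factor of $\varphi\circ\alpha$ is $(\lambda\circ\alpha)|\alpha'|^2$.

The sensible first attempt is to copy Ahlfors' proof of the Schwarz lemma. At a positive maximum of $Q$, $\Delta\log Q\le0$. Since $\Delta\log(1-|z|^2)=-4(1-|z|^2)^{-2}$, this says $-2K\lambda=\Delta\log\lambda\le8(1-|z|^2)^{-2}$, that is,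
$$-K\,Q\le1\quad\text{at the maximum.}$$
This bounds $Q$ only when $K\le-c<0$. We have only $K\le0$, and even for $K_\varphi<0$ on a given surface there is no uniform $c$. But if $Q$ is huge at the maximum, then $K$ is nearly $0$ there, and after rescaling the metric is nearly flat. So we rescale and use Lemma 7. For this we need compactness.

**Lemma 9 (compactness).** Let $\varphi_k\in\mathcal S(D)$ on a disc $D$ with $\lambda_k$ bounded uniformly in $k$ on each compact subset of $D$. Then a subsequence converges in $C^\infty_{loc}(D)$ to an element of $\mathcal S(D)$. The same holds on $\mathbb C$, if $\varphi_k$ is defined on discs that exhaust $\mathbb C$, and on any Riemann surface covered by countably many coordinate discs on which the bounds hold for large $k$.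

*Proof.* By (3), $\Delta\varphi=-2\lambda\varphi$ and $|\varphi|=1$. So on compact subsets $\varphi_k$ and $\Delta\varphi_k$ are bounded. Interior $L^p$ estimates bound $\varphi_k$ in $W^{2,p}$ for all $p<\infty$, hence in $C^{1,\alpha}$, on smaller discs. Then $\Delta\varphi_k=-4(\partial\varphi_k,\bar\partial\varphi_k)\varphi_k$ is bounded in $C^{0,\alpha}$, and iterated interior Schauder estimates bound all derivatives on smaller discs. Arzelà–Ascoli and a diagonal argument give the subsequence. The limit is in $\mathcal S$ because $\mathcal S$ is closed under such limits. $\square$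

**Proposition 10.** There is $C_n$ such that $Q_\varphi\le C_n$ on $\mathbb D$ for all $\varphi\in\mathcal S(\mathbb D)$.

*Proof.* Suppose not. Then for each $k\ge1$ there is $\varphi_k\in\mathcal S(\mathbb D)$ with $\sup Q_{\varphi_k}>k$.

**Step 1: make the supremum a maximum at $0$.** For $r<1$ the map $\varphi_k(r\,\cdot)$ has $Q(z)=\frac14r^2\lambda_k(rz)(1-|z|^2)^2$, which tends to $Q_{\varphi_k}(z)$ as $r\to1$. So with $r=r_k$ close to $1$ the supremum still exceeds $k$. We replace $\varphi_k$ by this map. It is smooth up to $\partial\mathbb D$, so $Q_{\varphi_k}\to0$ at $\partial\mathbb D$, and the maximum $M_k>k$ is attained. By (8) we may compose with an automorphism and assume that it is attained at $0$. Then $\lambda_k(0)=4M_k$ and $\lambda_k(z)\le4M_k(1-|z|^2)^{-2}$.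

**Step 2: rescale to unit size at $0$.** Put $\tilde\varphi_k(\zeta)=\varphi_k(\zeta/\sqrt{4M_k})$ for $|\zeta|<\sqrt{4M_k}$. Its conformal factor satisfies
$$\mu_k(\zeta)=\frac{\lambda_k(\zeta/\sqrt{4M_k})}{4M_k}\le\Big(1-\frac{|\zeta|^2}{4M_k}\Big)^{-2},\qquad\mu_k(0)=1.$$

**Step 3: pass to the limit.** The $\mu_k$ are locally uniformly bounded and the discs exhaust $\mathbb C$. By Lemma 9 a subsequence converges in $C^\infty_{loc}(\mathbb C)$ to some $\tilde\varphi\in\mathcal S(\mathbb C)$ with conformal factor $\mu\le1$ and $\mu(0)=1$. By Lemma 7, $\tilde\varphi$ is constant, which contradicts $\mu(0)=1$. $\square$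

**Corollary 11.** (i) Let $U$ be a Riemann surface with universal cover $\mathbb D$ and let $h_U$ be its Poincaré metric (curvature $-1$). Then $\varphi^*g\le C_nh_U$ for $\varphi\in\mathcal S(U)$. In particular, on a disc of radius $R$ about $0$, $\lambda(z)\le4C_nR^2/(R^2-|z|^2)^2$. (ii) On a closed surface of genus $g\ge2$, a superminimal $\varphi$ with $K_\varphi\le0$ off $\mathcal B_\varphi$ has $d\le C_n(g-1)$.

*Proof.* (i) Lift to $\mathbb D$, where $h=\frac{4|dz|^2}{(1-|z|^2)^2}$, and use Proposition 10. The disc of radius $R$ is the case $z\mapsto z/R$. (ii) By Gauss–Bonnet the Poincaré area is $4\pi(g-1)$, so $4\pi d=\operatorname{Area}(\varphi)\le4\pi C_n(g-1)$. $\square$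

Proposition 10, Corollary 11(ii) and Proposition 8, together with Lemma 1, prove Theorem 4.

Does the degree bound already contradict the conjecture? A nonempty family of dimension $2d_\ell+n^2(1-g)$ has $d_\ell\ge\frac{n^2}2(g-1)$, while Corollary 11 gives $d_\ell\le C_n(g-1)$ for the degree of the negatively curved map. These conflict only if $C_n<n^2/2$, and $C_n$ comes from a proof by contradiction, which gives no value. So instead of playing with $d$ we vary $\Sigma$. If $\Sigma$ degenerates into thrice-punctured spheres, the Schwarz lemma controls the necks, and Proposition 8 kills what is left.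

## 5. Area in necks and cusps

**Lemma 12.** (i) Let $0<\delta<1$, $0<t<\delta^2$, and $\varphi\in\mathcal S(\{t<|\zeta|<1\})$. The area of $\varphi$ over $\{t/\delta<|\zeta|<\delta\}$ is at most $4\pi C_n/\log(1/\delta)$, independently of $t$. (ii) If $\varphi\in\mathcal S(\{0<|\zeta|<1\})$, the area of $\varphi$ over $\{0<|\zeta|<\delta\}$ is at most $2\pi C_n/\log(1/\delta)$.

*Proof.* By Corollary 11(i) it suffices to bound Poincaré areas.

(i) Let $L=\log(1/t)$. Pulling back $|dw|^2/(\operatorname{Im}w)^2$ by $w=e^\sigma$, the strip $\{0<\operatorname{Im}\sigma<\pi\}$ has Poincaré metric $|d\sigma|^2/\sin^2(\operatorname{Im}\sigma)$. It covers the annulus by $\zeta=e^{iL\sigma/\pi}$, with period $2\pi^2/L$ and $\log(1/|\zeta|)=L\operatorname{Im}\sigma/\pi$. The sub-annulus is $\pi a<\operatorname{Im}\sigma<\pi-\pi a$ with $a=\log(1/\delta)/L<\frac12$. Since $\cot x\le1/x$ on $(0,\frac\pi2)$, its area is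
$$\frac{2\pi^2}L\int_{\pi a}^{\pi-\pi a}\frac{dy}{\sin^2y}=\frac{4\pi^2}L\cot(\pi a)\le\frac{4\pi}{aL}=\frac{4\pi}{\log(1/\delta)}.$$

(ii) The upper half-plane covers the punctured disc by $\zeta=e^{iw}$, with $\operatorname{Im}w=\log(1/|\zeta|)$ and $|dw|=|d\zeta|/|\zeta|$. So the Poincaré metric is $|d\zeta|^2/(|\zeta|\log\frac1{|\zeta|})^2$, and
$$\int_0^\delta\frac{2\pi\,dr}{r\log^2(1/r)}=\frac{2\pi}{\log(1/\delta)}.\qquad\square$$

**Lemma 13.** Every $\varphi\in\mathcal S(\{0<|\zeta|<1\})$ extends to an element of $\mathcal S(\{|\zeta|<1\})$.

*Proof.* By Lemma 12(ii), $\varphi$ has finite area near $0$. As it is weakly conformal, $\frac12|\nabla\varphi|^2=\lambda$, so it has finite energy there. The removable singularity theorem of Sacks–Uhlenbeck (*The existence of minimal immersions of 2-spheres*, Ann. of Math. 113 (1981)) states that a harmonic map of finite energy from a punctured disc to a compact Riemannian manifold extends to a smooth harmonic map of the disc. By continuity the extension satisfies (1) at $0$, and, if $\lambda(0)>0$, also $K(0)\le0$. $\square$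

## 6. Plumbed surfaces that carry no map

We now prove Theorem 3. Fix $n\ge2$ and $g\ge2$.

**Step 1: the surfaces.** Let $X=\mathbb P^1\smallsetminus\{0,1,\infty\}$, with coordinates $\zeta_0=3z$, $\zeta_1=3(z-1)$, $\zeta_\infty=3/z$ near the punctures. The sets $\{|\zeta_p|<1\}$ are $\{|z|<\frac13\}$, $\{|z-1|<\frac13\}$, $\{|z|>3\}$, which are pairwise disjoint. Take a cycle through $2g-2$ vertices together with a perfect matching of the vertices. This is a connected cubic multigraph without loops, with $3g-3$ edges. (For $g=2$ it has two vertices joined by three edges.) Take a copy $X_v$ of $X$ for each vertex $v$, and assign its three punctures to the three edge-ends at $v$. For $0<t<1$ remove $\{|\zeta|\le t\}$ around each puncture, and for each edge glue the two corresponding annuli $\{t<|\zeta|<1\}$ and $\{t<|\zeta'|<1\}$ by $\zeta\zeta'=t$.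

The result $\Sigma_t$ is Hausdorff. Suppose points of an overlap converge both to a point on one side of an edge and to a point on the other side. The limits satisfy $|\zeta|,|\zeta'|>t$ and $\zeta\zeta'=t$, so $|\zeta|,|\zeta'|<1$, and the two limits are already identified. For $0<\delta<1$ and $t<\delta^2$,
$$\Sigma_t=\bigcup_vX_v(\delta)\ \cup\ \bigcup_e\{t/\delta<|\zeta_e|<\delta\},\qquad X_v(\delta)=X_v\smallsetminus\bigcup_p\{|\zeta_p|<\delta\}\ \text{compact}. \tag{9}$$
Indeed, a point of $X_v$ with $t<|\zeta|<\delta$ either lies in the neck or has $|\zeta|\le t/\delta$. In the second case its partner has $|\zeta'|\ge\delta$ and lies in $X_{v'}(\delta)$. Replacing the necks by their closures, we see that $\Sigma_t$ is compact. It is connected because the graph is. Cutting along the curves $|\zeta|=\sqrt t$ decomposes it into $2g-2$ pairs of pants, so $\chi(\Sigma_t)=-(2g-2)$ and the genus is $g$.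

**Step 2: the claim and a lower area bound.** We claim that $\Sigma_t\notin\mathcal N_{n,g}$ for all sufficiently small $t$. Otherwise there are $t_k\to0$ and nonconstant superminimal $\varphi_k:\Sigma_{t_k}\to\mathbb S^{2n}$ with $K\le0$ off branch points. By Lemma 1, $\varphi_k\in\mathcal S(\Sigma_{t_k})$. The degree is an integer, and the area of a nonconstant weakly conformal map is positive, so
$$\operatorname{Area}(\varphi_k)\ge4\pi. \tag{10}$$

**Step 3: limits on the pieces.** Every point of $X_v$ is the center of a coordinate disc with compact closure in $X_v$, and this disc lies in $\Sigma_{t_k}$ for large $k$. Corollary 11(i) bounds the conformal factors of $\varphi_k$ on compact subsets of this disc, uniformly in $k$. Countably many such discs cover $X_v$. By Lemma 9, after passing to a subsequence, $\varphi_k\to\varphi_v$ in $C^\infty_{loc}(X_v)$ with $\varphi_v\in\mathcal S(X_v)$, for each $v$.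

**Step 4: the limits are constant.** Lemma 13, applied in the coordinates $\zeta_0,\zeta_1,\zeta_\infty$ at the three punctures, extends $\varphi_v$ to an element of $\mathcal S(\mathbb P^1)$. By Proposition 8 it is constant.

**Step 5: no area is left.** Fix $\delta$ with $(3g-3)C_n/\log(1/\delta)<\frac12$. The conformal factors of $\varphi_k$ converge uniformly to $0$ on the compact sets $X_v(\delta)$, so the area over $\bigcup_vX_v(\delta)$ tends to $0$. By Lemma 12(i), applied to $\varphi_k$ on the annuli $\{t_k<|\zeta_e|<1\}\subset\Sigma_{t_k}$, the area over the $3g-3$ necks is less than $2\pi$. By (9), $\operatorname{Area}(\varphi_k)<4\pi$ for large $k$. This contradicts (10), and Theorem 3 is proved. $\blacksquare$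

The integrality of the degree enters only through (10), but it is essential to the argument: maps whose area shrinks to $0$ would be compatible with Steps 3–5.

## 7. Limits of nonpositively curved surfaces in $\overline{\mathcal M}_g$

We prove Theorem 5. Let $\Sigma_0$ be a stable curve with nodes $q_1,\dots,q_m$ ($m\ge0$), and let $\Sigma_k\to\Sigma_0$ in $\overline{\mathcal M}_g$ with $\Sigma_k\in\mathcal N_{n,g}$ smooth, with nonconstant maps $\varphi_k$ and lifts $\psi_k$. The plan is that of Section 6, with one addition: we must also carry the twistor lift to the limit.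

**Step 1: charts on a degenerating family.** By the existence and local structure of Kuranishi families of stable curves (Arbarello–Cornalba–Griffiths, *Geometry of Algebraic Curves II*, Ch. XI), there is a proper family $\mathcal C\to B$ with central fibre $\Sigma_0$ such that, after passing to a subsequence, $\Sigma_k\cong\mathcal C_{b_k}$ with $b_k\to0$. Near $q_i$ it has the form $\{(x,y,b):|x|,|y|<1,\ xy=\tau_i(b)\}$ with $\tau_i$ holomorphic and $\tau_i(0)=0$. Away from the nodes $\mathcal C\to B$ is a submersion and has product charts $\{|z|<2\}\times B'$. Since $\Sigma_k$ is smooth, $\tau_i(b_k)\ne0$. Choose countably many product charts whose discs $\{|z|<1\}$ cover $\Sigma_0\smallsetminus\{q_i\}$. Given $\delta\in(0,1)$, finitely many of the sets $\{|z|<1\}\times B'$ together with the sets $\{|x|,|y|<\delta\}$ at the nodes cover the compact fibre $\Sigma_0$. By properness they cover $\Sigma_k$ for $k$ large. The neck at $q_i$ is $\{|\tau_i(b_k)|/\delta<|x|<\delta\}$, and it lies in the annulus $\{|\tau_i(b_k)|<|x|<1\}\subset\Sigma_k$, with $|\tau_i(b_k)|<\delta^2$ for $k$ large.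

**Step 2: convergence of the maps and lifts.** By Corollary 11(i) with $R=2$, the conformal factors of $\varphi_k$ in each product chart are bounded on $\{|z|\le\rho\}$ for every $\rho<2$, uniformly in $k$. Next we bound the lifts. The complex structure of the horizontal space at $J$ is the lift of $\pm J$, which is orthogonal, so the pullback of the round metric is Hermitian on the horizontal bundle. Extend it, by any Hermitian metric on a complementary complex subbundle, to a Hermitian metric on $Z_n$. As $\psi_k$ is horizontal, $|d\psi_k|=|d\varphi_k|$. So the $\psi_k$ are locally uniformly Lipschitz maps into the compact manifold $Z_n$, and a subsequence converges locally uniformly in each chart. In charts of $Z_n$ these are holomorphic functions, so by Cauchy estimates all derivatives converge, and the limit is holomorphic. It is also horizontal. On overlaps the transition maps $z_\beta=f(z_\alpha,b)$ are holomorphic in $(z_\alpha,b)$, so $f(\cdot,b_k)\to f(\cdot,0)$, and the limits in different charts agree. We obtain $\psi_k\to\psi$ and $\varphi_k\to\varphi=\pi\circ\psi$ in $C^\infty_{loc}$ on $\Sigma_0\smallsetminus\{q_i\}$, with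 $\psi$ holomorphic and horizontal and $\varphi\in\mathcal S$.

**Step 3: some limit is nonconstant.** By Lemma 12(i) the necks carry area at most $4\pi mC_n/\log(1/\delta)$, which is less than $2\pi$ for suitable $\delta$, while $\operatorname{Area}(\varphi_k)\ge4\pi$ as in (10). So the $N$ discs $\{|z|<1\}$ of Step 1 carry area at least $2\pi$ in total. One of them carries at least $2\pi/N$ for infinitely many $k$. Convergence is uniform on $\{|z|\le1\}$, so $\varphi$ has positive area there and is nonconstant on the component that contains this disc.

**Step 4: extension over the nodes.** Let $S$ be the normalization of that component. It arises by filling in punctures, each with a coordinate disc $\{|x|<1\}$ or $\{|y|<1\}$ from Step 1. By Lemma 13, $\varphi$ extends to an element of $\mathcal S(S)$. Hence $|d\psi|=|d\varphi|$ is bounded near each puncture, so $\psi$ is Lipschitz on a small punctured disc and extends continuously. In a chart of $Z_n$ around the limit value, $\psi$ is given by bounded holomorphic functions on a punctured disc. By Riemann's theorem it extends holomorphically, and the extension is horizontal by continuity.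

**Step 5: conclusion about $S$.** The extended $\varphi=\pi\circ\psi$ is nonconstant, harmonic and weakly conformal. Its differential vanishes exactly where $d\psi=0$, which is a discrete set because $\psi$ is holomorphic and nonconstant. Off this set $\varphi$ is a conformal minimal immersion. So $\varphi$ is a nonconstant superminimal map on the closed surface $S$ with $K\le0$ off its branch points. By Proposition 8, $S$ has genus $\ge2$. This is the first assertion of Theorem 5.

**Step 6: the consequences.** If $m=0$, then $S=\Sigma_0$, so $\Sigma_0\in\mathcal N_{n,g}$. Hence $\mathcal N_{n,g}$ is closed in $\mathcal M_g$. If all components of $\Sigma_0$ have geometric genus $\le1$, then no sequence in $\mathcal N_{n,g}$ converges to $\Sigma_0$, so $\Sigma_0$ is not in the closure. Finally, $\mathcal M_g\smallsetminus\mathcal N_{n,g}$ is open because $\mathcal N_{n,g}$ is closed, and nonempty by Theorem 3. $\blacksquare$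

So for every $n\ge3$ and $g\ge2$ there is a nonempty open subset of $\mathcal M_g$, containing the surfaces $\Sigma_t$ of Section 6 for small $t$, whose members carry no nonconstant superminimal surface in $\mathbb S^{2n}$, of any degree, with $K_\varphi\le0$ off the branch points.
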